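\title{Ricci-pinched three-manifolds with pinched convex boundary are compact or flat}

\begin{abstract}
Let $M$ be a complete connected Riemannian three-manifold with nonempty convex boundary. Suppose that $\mathrm{Ric}\ge\varepsilon Rg\ge0$ on $M$ and $\mathrm{II}\ge\lambda Hg$ on $\partial M$ for positive constants $\varepsilon$ and $\lambda$. We prove that $M$ is compact or flat. More precisely, either $M$ is diffeomorphic to the closed ball, or $M$ is flat with totally geodesic boundary and is a product of a flat surface with an interval, or a quotient of such a product by an involution. The proof deforms the metric until the double of $M$ carries a smooth complete metric with positive pinched Ricci curvature, and then applies theorems of Lee--Topping and Hamilton. Two examples show that neither pinching condition can be relaxed to positivity.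
\end{abstract}

\section{The question and the results}\label{sec:intro}

Let $(M,\partial M,g)$ be a smooth Riemannian manifold with boundary, let $\mathbf n$ be the inward unit normal along $\partial M$, and let
\[
\mathrm{II}(X,Y)=\langle\nabla_XY,\mathbf n\rangle,\qquad H=\operatorname{tr}\mathrm{II}
\]
be the second fundamental form and the mean curvature of $\partial M$. With this sign the Euclidean unit ball has $\mathrm{II}=g$. The boundary is \emph{convex} if $\mathrm{II}\ge0$. We write $R$ for the scalar curvature. The manifold is \emph{Ricci-pinched} if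
\[
\mathrm{Ric}\ge\varepsilon Rg\ge0\quad\text{on }M
\]
for some constant $\varepsilon>0$. If $\partial M\ne\emptyset$, it is \emph{second-fundamental-form-pinched}, or $\mathrm{II}$-\emph{pinched} for short, if $\mathrm{II}\ge0$ and
\[
\mathrm{II}\ge\lambda Hg\quad\text{on }\partial M
\]
for some constant $\lambda>0$.

Both conditions say that the smallest eigenvalue of a nonnegative form is at least a fixed fraction of the sum of its eigenvalues. At each point the eigenvalues therefore all vanish, or are all positive and comparable, with a ratio that is uniform over the manifold. Both conditions are unchanged when $g$ is multiplied by a constant. They give no positive lower bound for the curvature, so compactness cannot be read off from the Bonnet--Myers theorem. Nevertheless, in dimension three and without boundary, pinching leaves no room for curvature on a noncompact manifold.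

\begin{theorem}[Lee--Topping \cite{LT}]\label{thm:LT}
A complete connected noncompact Riemannian $3$-manifold without boundary that satisfies $\mathrm{Ric}\ge\varepsilon Rg\ge0$ for some $\varepsilon>0$ is flat.
\end{theorem}

No bound on the curvature is assumed in Theorem~\ref{thm:LT}. The following question about manifolds with boundary comes from Xia and Zheng \cite{XZ}.

\begin{quote}
\emph{Let $(M,\partial M,g)$ be complete and connected, of dimension three, with nonempty convex boundary. If it is Ricci-pinched and $\mathrm{II}$-pinched, must $M$ be compact or flat?}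
\end{quote}

We refer to the hypotheses of this question as (P). Here \emph{complete} means complete as a metric space. The Euclidean ball ($\mathrm{Ric}=0$, $\mathrm{II}=\frac12Hg$), the round hemisphere ($\mathrm{Ric}=\frac13Rg$, $\mathrm{II}=0$) and the Euclidean half-space satisfy (P). The solid cylinder in $\mathbb R^3$ is flat and convex but not $\mathrm{II}$-pinched, because its principal curvatures are $1$ and $0$. The answer to the question is yes, and in the noncompact case the boundary cannot be curved either.

\begin{theorem}\label{thm:A}
Let $(M,\partial M,g)$ satisfy {\rm(P)}. If $M$ is noncompact, then $g$ is flat and $\mathrm{II}\equiv0$. In particular $M$ is compact or flat.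
\end{theorem}

\begin{theorem}\label{thm:B}
Let $(M,\partial M,g)$ satisfy {\rm(P)}, with $M$ compact or not. Then exactly one of the following holds.
\begin{enumerate}
\item[(1)] $M$ is diffeomorphic to the closed ball $\overline B{}^3$.
\item[(2)] $M$ is flat with totally geodesic boundary. In this case $M$ is isometric to $F\times[0,\infty)$, to $F\times[0,L]$, or to the quotient of $F\times[0,L]$ by $(x,s)\mapsto(\iota x,L-s)$, where $F$ is a complete connected flat surface and $\iota$ is a fixed-point-free isometric involution of $F$.
\end{enumerate}
Conversely, every manifold in {\rm(2)} satisfies {\rm(P)}, and $\overline B{}^3$ carries metrics that satisfy {\rm(P)}.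
\end{theorem}

\begin{proposition}\label{prop:C}
\begin{enumerate}
\item[(a)] There is a complete, connected, noncompact, non-flat, Ricci-pinched $3$-manifold with nonempty boundary and $\mathrm{II}>0$.
\item[(b)] There is a complete, connected, noncompact $3$-manifold with positive sectional curvature, nonempty boundary and $\mathrm{II}\equiv0$.
\end{enumerate}
Thus in Theorem~\ref{thm:A} the pinching of $\mathrm{II}$ cannot be dropped, even if $\mathrm{II}>0$, and Ricci-pinching cannot be weakened to positive sectional curvature, even if $\mathrm{II}\equiv0$.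
\end{proposition}

We reduce Theorem~\ref{thm:A} to Theorem~\ref{thm:LT} by passing to the double $DM$, the manifold without boundary obtained by gluing two copies of $M$ along $\partial M$. The work lies in the following statement.

\begin{proposition}\label{prop:double}
Let $(M,\partial M,g)$ satisfy {\rm(P)}, and suppose that $R\not\equiv0$ or $\mathrm{II}\not\equiv0$. Then $DM$ carries a smooth complete metric $G'$ with $\mathrm{Ric}_{G'}>cR_{G'}G'>0$ for some constant $c>0$.
\end{proposition}

\begin{proof}[Proof of Theorem~\ref{thm:A}, given Proposition~\ref{prop:double}]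
Let $M$ be noncompact, and suppose that $R\not\equiv0$ or $\mathrm{II}\not\equiv0$. The double is connected, because $M$ is connected and $\partial M\neq\emptyset$, and it is noncompact, because it contains $M$ as a closed subset. By Theorem~\ref{thm:LT} the metric $G'$ is flat, which contradicts $R_{G'}>0$. Hence $R\equiv0$ and $\mathrm{II}\equiv0$. Since $\mathrm{Ric}\ge0$, the vanishing of its trace gives $\mathrm{Ric}\equiv0$. In dimension three the plane orthogonal to a unit vector $e$ has sectional curvature $\frac12R-\mathrm{Ric}(e,e)$, so $g$ is flat.
\end{proof}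

Section~\ref{sec:prelim} fixes notation and computes the Ricci tensor near the boundary. Section~\ref{sec:model} treats warped products, where the result and the method can be seen by hand. Proposition~\ref{prop:double} is proved in three steps: a conformal change makes $R$ and $\mathrm{II}$ positive everywhere (Section~\ref{sec:conf}), a deformation in a collar makes the boundary totally geodesic (Section~\ref{sec:bend}), and the doubled metric is smoothed (Section~\ref{sec:smooth}). Sections~\ref{sec:class} and~\ref{sec:ex} prove Theorem~\ref{thm:B} and Proposition~\ref{prop:C}.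

\section{Pinching cones and collars}\label{sec:prelim}

Everything is smooth unless a lower regularity is stated. We write $M^\circ=M\setminus\partial M$, $\mathrm{Rm}(X,Y)Z=\nabla_X\nabla_YZ-\nabla_Y\nabla_XZ-\nabla_{[X,Y]}Z$, $\mathrm{Ric}(Y,Z)=\operatorname{tr}(X\mapsto\mathrm{Rm}(X,Y)Z)$ and $\Delta=\operatorname{tr}\nabla^2$. For symmetric $2$-tensors, $A>B$ means that $A-B$ is positive definite, and $|A|$ is the operator norm.

\subsection*{Completeness}
The distance $d_g$, the infimum of lengths of curves in $M$, makes $M$ a locally compact length space. By the Hopf--Rinow--Cohn-Vossen theorem, if such a space is complete, then its closed bounded subsets are compact; the converse is immediate. We use the following consequence several times: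
\begin{equation}\label{eq:complete}
\text{if $g$ is complete and $g'\ge sg$ for a constant $s>0$, then $g'$ is complete.}
\end{equation}
Indeed $d_{g'}\ge\sqrt s\,d_g$, so a closed $g'$-bounded set is $g$-bounded, hence compact.

\subsection*{Cones}
Let $\gamma$ be an inner product on an $n$-dimensional space and let $0<c<1/n$. Let $\mathcal C_c(\gamma)$ be the set of symmetric bilinear forms $A$ with $A\ge c(\operatorname{tr}_\gamma A)\gamma$, and let $\mathcal C^\circ_c(\gamma)$ be the set of those with $A>c(\operatorname{tr}_\gamma A)\gamma$. Both sets are invariant under multiplication by positive numbers, and $\gamma\in\mathcal C^\circ_c(\gamma)$.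

\begin{lemma}\label{lem:cones}
Let $0<c'\le c<1/n$.
\begin{enumerate}
\item[(a)] If $A\in\mathcal C_c(\gamma)$, then $A\ge0$. If $A\in\mathcal C_c^\circ(\gamma)$, then $A>0$.
\item[(b)] $\mathcal C_c\subset\mathcal C_{c'}$ and $\mathcal C^\circ_c\subset\mathcal C^\circ_{c'}$. If $A\in\mathcal C_c$, $\operatorname{tr}A>0$ and $c'<c$, then $A\in\mathcal C^\circ_{c'}$.
\item[(c)] $\mathcal C_c+\mathcal C_c^\circ\subset\mathcal C_c^\circ$.
\item[(d)] $\mathcal C_c(s\gamma)=\mathcal C_c(\gamma)$ and $\mathcal C^\circ_c(s\gamma)=\mathcal C^\circ_c(\gamma)$ for $s>0$.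
\item[(e)] The condition $A\in\mathcal C_c^\circ(\gamma)$ is open in the pair $(A,\gamma)$.
\end{enumerate}
\end{lemma}

\begin{proof}
Taking the trace of the defining inequality gives $(1-nc)\operatorname{tr}A\ge0$, strictly in the case of $\mathcal C^\circ_c$; this proves (a). Part (b) follows from $A-c'(\operatorname{tr}A)\gamma=\big(A-c(\operatorname{tr}A)\gamma\big)+(c-c')(\operatorname{tr}A)\gamma$. The map $(A,\gamma)\mapsto A-c(\operatorname{tr}_\gamma A)\gamma$ is linear in $A$, unchanged under $\gamma\mapsto s\gamma$, and continuous; this gives (c), (d) and (e).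
\end{proof}

Under (P) we have $R\ge0$ and $H\ge0$, so $\varepsilon$ and $\lambda$ may be decreased. From now on
\[
\varepsilon\le\tfrac18,\qquad\lambda\le\tfrac14 .
\]
By Lemma~\ref{lem:cones}(a), the curvature hypotheses in (P), convexity included, then read $\mathrm{Ric}\in\mathcal C_\varepsilon(g)$ with $n=3$ and $\mathrm{II}\in\mathcal C_\lambda(g|_{\partial M})$ with $n=2$.

\subsection*{Collars and the double}
There is a continuous function $\tau>0$ on $\partial M$ such that $(y,t)\mapsto\exp_y(t\mathbf n)$ is a diffeomorphism of $\{(y,t):0\le t<\tau(y)\}$ onto an open neighborhood $U$ of $\partial M$. If $\partial M$ is noncompact, $\inf\tau$ may be $0$. By the Gauss lemma, $g=dt^2+g_t$ on $U$, where $g_t$ is a family of metrics on the slices. Once such a collar is fixed, we call any metric on $M$ \emph{adapted} if it has this form on $U$; its inward unit normal is $\partial_t$.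

The double $DM=M_+\cup M_-$ has the smooth structure in which both copies of $M^\circ$ are open submanifolds and the two collars combine to a chart $\{(y,t):|t|<\tau(y)\}$. The \emph{folding map} $\mathrm{pr}\colon DM\to M$ is the identity on each copy; near $\partial M$ it is $(y,t)\mapsto(y,|t|)$.

The next lemma isolates the way in which second $t$-derivatives enter the Ricci tensor. A prime denotes $\partial_t$.

\begin{lemma}\label{lem:collar}
Let $g=dt^2+g_t$ on $U$, with $\dim M=3$. Put $h=-\frac12g_t'$, $S=g_t^{-1}h$ and $W=h'+hg_t^{-1}h$. Let $D$ and $K_{g_t}$ be the Levi-Civita connection and the Gauss curvature of $g_t$. Then $\mathrm{II}=h|_{t=0}$, and for $X,Y$ tangent to a slice and $e_1,e_2$ a $g_t$-orthonormal basis,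
\begin{gather*}
\langle\mathrm{Rm}(X,\partial_t)\partial_t,Y\rangle=W(X,Y),\qquad \mathrm{Ric}(\partial_t,\partial_t)=\operatorname{tr}_{g_t}W,\\
\mathrm{Ric}(X,Y)=W(X,Y)+(K_{g_t}-\det S)\,g_t(X,Y),\\
\mathrm{Ric}(X,\partial_t)=X(\operatorname{tr}S)-\textstyle\sum_a g_t\big((D_{e_a}S)X,e_a\big).
\end{gather*}
Consequently, in local coordinates $y$ on $\partial M$,
\begin{equation}\label{eq:ric}
\mathrm{Ric}=-\tfrac12\big(g_t''+(\operatorname{tr}_{g_t}g_t'')\,dt^2\big)+Q\big(g_t,\partial_yg_t,\partial_y^2g_t,g_t',\partial_yg_t'\big),
\end{equation}
where $Q$ is a universal smooth function on the product of the positive definite $2\times2$ matrices with a vector space.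
\end{lemma}

\begin{proof}
The Christoffel symbols of $dt^2+g_t$ give $\nabla_{\partial_t}\partial_t=0$, $\nabla_XY=D_XY+h(X,Y)\partial_t$ and $\nabla_{\partial_i}\partial_t=\nabla_{\partial_t}\partial_i=-S\partial_i$. The second identity at $t=0$ is $\mathrm{II}=h$. Since $[\partial_i,\partial_t]=0$,
\[
\langle\mathrm{Rm}(\partial_i,\partial_t)\partial_t,\partial_j\rangle=\langle\nabla_{\partial_t}(S\partial_i),\partial_j\rangle=\partial_t\langle S\partial_i,\partial_j\rangle+\langle S\partial_i,S\partial_j\rangle=W_{ij},
\]
and the trace is $\mathrm{Ric}(\partial_t,\partial_t)$. In $\mathrm{Ric}(X,Y)$ the direction $\partial_t$ contributes $W(X,Y)$. The two tangential directions contribute $g_t(X,Y)$ times the sectional curvature of the plane tangent to the slice, which is $K_{g_t}-\det S$ by the Gauss equation. For the mixed term,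
\[
\mathrm{Rm}(e_a,X)\partial_t=-\nabla_{e_a}(SX)+\nabla_X(Se_a)+S[e_a,X]
\]
has tangential part $-(D_{e_a}S)X+(D_XS)e_a$; pair with $e_a$ and sum. Finally $h'=-\frac12g_t''$, while $K_{g_t}$ depends on $g_t,\partial_yg_t,\partial_y^2g_t$, the terms $hg_t^{-1}h$ and $\det S$ on $g_t,g_t'$, and the mixed term on $g_t,\partial_yg_t,g_t',\partial_yg_t'$.
\end{proof}

\section{Warped products and the crease of the double}\label{sec:model}

Let $g_t=\varphi(t)^2\bar g$, where $\bar g$ has constant curvature $\bar K$. Then $h=-\varphi\varphi'\bar g$, $S=-(\varphi'/\varphi)\,\mathrm{id}$ and $W=-\varphi\varphi''\bar g$, so Lemma~\ref{lem:collar} gives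
\begin{equation}\label{eq:warp}
\mathrm{Ric}=2\alpha\,dt^2+(\alpha+\beta)g_t,\qquad R=4\alpha+2\beta,\qquad\alpha=-\frac{\varphi''}{\varphi},\quad\beta=\frac{\bar K-\varphi'^2}{\varphi^2}.
\end{equation}

\begin{example}[why one expects rigidity]\label{ex:rigid}
Let $g=dt^2+\varphi^2g_{S^2}$ be a Ricci-pinched metric on $\mathbb R^3$, with $\varphi>0$ on $(0,\infty)$, $\varphi(0)=0$ and $\varphi'(0)=1$. Since $\alpha\ge0$, the function $\varphi$ is concave; being positive on $(0,\infty)$, it satisfies $0\le\varphi'\le1$ and $\varphi\le t$. Pinching gives $2\alpha\ge\varepsilon(4\alpha+2\beta)\ge2\varepsilon\beta$. If $\varphi'(t_0)<1$, then $1-\varphi'^2\ge\delta>0$ on $[t_0,\infty)$, so $-\varphi''\ge\varepsilon\delta/\varphi\ge\varepsilon\delta/t$ there and $\varphi'\to-\infty$, a contradiction. Thus $\varphi=t$: a cone angle at infinity makes $\beta$ of order at least $t^{-2}$, and pinching passes this on to $\alpha$, which is too much.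

Now let $g=dt^2+\varphi^2\bar g$ on $F\times[0,\infty)$ be Ricci-pinched with convex boundary. Convexity says $\varphi'(0)\le0$. A positive concave function on $[0,\infty)$ with $\varphi'(0)\le0$ is constant. So $\mathrm{II}=0$ and $0=2\alpha\ge\varepsilon R\ge0$: the metric is flat with totally geodesic boundary, as in Theorem~\ref{thm:A}.
\end{example}

\subsection*{The crease}
Put $g$ on both halves of $DM$. Near $\partial M$ the result is $dt^2+g_{|t|}$, which is only Lipschitz across $t=0$. In the sense of distributions in $t$, the second derivative of $g_{|t|}$ is $g''_{|t|}+2g_0'\,\delta_0=g''_{|t|}-4\,\mathrm{II}\,\delta_0$. The leading term of \eqref{eq:ric} thus suggests that the double carries, besides the Ricci curvature of its halves, a layer $2T\delta_0$ along $\partial M$, where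
\[
T=\mathrm{II}+H\,dt^2 .
\]
This computation serves only as a guide, but it explains the hypothesis on the boundary. Since $\operatorname{tr}T=2H$, we have $T-c(\operatorname{tr}T)g=(\mathrm{II}-2cHg_0)+(1-2c)H\,dt^2$, so for $0<c<\frac14$
\begin{equation}\label{eq:crease}
T\in\mathcal C_c(g)\iff\mathrm{II}\in\mathcal C_{2c}(g_0),
\end{equation}
and the same holds for the open cones. Pinching of $\mathrm{II}$ is Ricci-pinching of the crease. Our task is to spread the layer over a thin strip, where it becomes a large multiple of $T$, and to control everything else. The profile of the strip is the following function. It turns from slope $1$ to slope almost $0$ with very negative second derivative, and then returns slowly to zero.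

\begin{lemma}\label{lem:theta}
For $\tau_0>0$ and $0<\kappa<1$ there is $\theta\in C_c^\infty([0,\tau_0))$ with $\theta(0)=0$, $\theta'(0)=1$,
\begin{equation}\label{eq:theta}
|\theta|\le\kappa,\qquad-\kappa\le\theta'\le1,\qquad\theta''\le\kappa,\qquad\text{and}\quad\theta''\le-1/\kappa\ \text{ wherever }\theta'\ge\kappa .
\end{equation}
\end{lemma}

\begin{proof}
Let $A\colon[0,\infty)\to[0,1]$ be smooth and nonincreasing with $A(s)=1-s$ on $[0,1-\frac\kappa2]$ and $A=0$ on $[2,\infty)$. Let $B\in C_c^\infty((0,\tau_0))$ with $B\ge0$ and $\int B=1$. For $0<\delta<\tau_0/2$ put $m=\delta\int A\le2\delta$ and define $\theta$ by $\theta(0)=0$ and $\theta'(t)=A(t/\delta)-mB(t)$. Then $\theta'(0)=1$. Since $\theta'$ has compact support in $[0,\tau_0)$ and integral zero, $\theta$ has compact support in $[0,\tau_0)$. As a difference of two numbers in $[0,m]$, $\theta(t)$ satisfies $|\theta(t)|\le2\delta$. Further $-2\delta\sup B\le\theta'\le1$ and, since $A'\le0$, $\theta''\le2\delta\sup|B'|$. If $\theta'(t)\ge\kappa$, then $A(t/\delta)\ge\kappa>A(1-\frac\kappa2)$, so $t/\delta<1-\frac\kappa2$, $A'(t/\delta)=-1$ and $\theta''(t)\le-\frac1\delta+2\delta\sup|B'|$.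 For small $\delta$ all of \eqref{eq:theta} holds.
\end{proof}

\begin{example}[a spherical cap]\label{ex:cap}
Let $M$ be the closed ball of radius $r_0<\pi/2$ in the unit $3$-sphere. Then $g=dt^2+\varphi^2g_{S^2}$ with $\varphi=\sin(r_0-t)$, $\alpha=\beta=1$ and $\mathrm{II}=(\cot r_0)g_0$. Fix $\tau_0<r_0$, so that $m:=\sin(r_0-\tau_0)\le\varphi\le1$ on $[0,\tau_0]$, and let $\kappa\le m/2$. With $a=\cos r_0$, replace $\varphi$ by $\tilde\varphi=\varphi+a\theta$. Then $\tilde\varphi(0)=\varphi(0)$ and $\tilde\varphi'(0)=0$: the boundary keeps its metric and becomes totally geodesic. On $[0,\tau_0]$ we have $\frac m2\le\tilde\varphi\le\frac32$ and $\tilde\alpha=(\varphi-a\theta'')/\tilde\varphi$. By \eqref{eq:theta} there are two regimes.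

Where $|\theta'|\le\kappa$, the pair $(\tilde\varphi,\tilde\varphi')$ is within $\kappa$ of $(\varphi,\varphi')$, so $\tilde\beta\to1$ uniformly as $\kappa\to0$, and $\tilde\alpha\ge(\varphi-\kappa)/(\varphi+\kappa)$. For small $\kappa$, $\tilde\alpha\ge\frac23$ and $0\le\tilde\beta\le\frac43$.

Where $\theta'>\kappa$, the slope has changed by a definite amount and $\tilde\beta$ need not be close to $1$. But it is bounded: $-1\le\varphi'\le\tilde\varphi'\le\varphi'+a\le0$, because $-\varphi'=\cos(r_0-t)\ge a$, and so $0\le\tilde\beta\le4/m^2$. On the other hand $\theta''\le-1/\kappa$ gives $\tilde\alpha\ge2a/(3\kappa)$.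

For small $\kappa$, both regimes have $\tilde\alpha>0$ and $0\le\tilde\beta\le2\tilde\alpha$. By \eqref{eq:warp},
\[
\widetilde{\mathrm{Ric}}-\tfrac14\tilde R\tilde g=\big(\tilde\alpha-\tfrac12\tilde\beta\big)dt^2+\tfrac12\tilde\beta\,\tilde g_t\ge0,\qquad\tilde R>0 .
\]
The constant $\frac14$ does not depend on $r_0$. It is the pinching constant of the crease: $T$ has eigenvalues proportional to $2,1,1$.
\end{example}

The cap has positive curvature to spare, and this is needed. Try the same on the flat unit ball, where $\varphi=1-t$. A function $\tilde\varphi$ with $\widetilde{\mathrm{Ric}}\ge0$ is concave; if it equals $1-t$ near $\tau_0$, it lies below this tangent line, and $\tilde\varphi(0)=1$ forces $\tilde\varphi'(0)\le-1$. In terms of $\theta$: to return to zero, $\theta$ must have $\theta''>0$ somewhere, and there the deformation removes curvature. We cannot give up fixing $g_0$, because on a noncompact boundary the deformation is done in infinitely many patches, and the pinching of the tensor that we subtract is measured against $g_0$. So the first step is to make both pinching conditions strict.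

\section{Spreading positivity by conformal changes}\label{sec:conf}

Conformal changes suit this step because they leave the cones fixed (Lemma~\ref{lem:cones}(d)). Let $\tilde g=e^{2f}g$. In dimension three, $\widetilde{\mathrm{Ric}}=\mathrm{Ric}-\nabla^2f+df\otimes df-(\Delta f+|df|^2)g$. From $\tilde\nabla_XY=\nabla_XY+X(f)Y+Y(f)X-g(X,Y)\nabla f$ and $\tilde{\mathbf n}=e^{-f}\mathbf n$ one gets $\widetilde{\mathrm{II}}=e^f(\mathrm{II}-\partial_{\mathbf n}f\,g)$. We always take $f=-\eta w$ with $0\le w\le1$ and a constant $\eta>0$. Then
\begin{gather}
\widetilde{\mathrm{Ric}}=\mathrm{Ric}+P,\qquad P=\eta\big(\nabla^2w+\Delta w\,g\big)+\eta^2\big(dw\otimes dw-|dw|^2g\big),\label{eq:P}\\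
\widetilde{\mathrm{II}}=e^{f}\big(\mathrm{II}+\eta\,\partial_{\mathbf n}w\,g\big).\label{eq:II}
\end{gather}
We want $P$ strictly pinched. In the model case $w=e^{-kx_1}$ on $\{x_1\ge0\}\subset\mathbb R^3$, the tensor $P$ is $\eta k^2w$ times a form with eigenvalue $2$ along $\partial_1$ and $1-\eta w$ across it. So a steep exponential is almost $\frac14$-pinched. The constant $\frac18$ below leaves room for the errors in a curved metric.

\begin{lemma}\label{lem:exp}
Let $\rho$ be a smooth function on an open set $O\subset M$ with $0\le\rho<1$, $|d\rho|\ge a>0$ and $|\nabla^2\rho|\le A$. There is $k_0$ such that for $k\ge k_0$, $0<\eta\le\frac18$ and $w=e^{-k/(1-\rho)}$ we have $P\in\mathcal C^\circ_{1/8}(g)$ on $O$.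
\end{lemma}

\begin{proof}
Put $u=k/(1-\rho)$. Then
\[
du=\frac{k\,d\rho}{(1-\rho)^2},\qquad\nabla^2u=\frac{k\nabla^2\rho}{(1-\rho)^2}+\frac{2k\,d\rho\otimes d\rho}{(1-\rho)^3},\qquad
\frac{|\nabla^2u|}{|du|^2}\le\frac{A(1-\rho)^2}{ka^2}+\frac{2(1-\rho)}{k}.
\]
Choose $k_0$ so that the last quantity is at most $\frac1{32}$ for $k\ge k_0$; then also $|\Delta u|\le\frac3{32}|du|^2$. From $w=e^{-u}$ we get $dw=-w\,du$ and $\nabla^2w=w(du\otimes du-\nabla^2u)$, hence
\[
\nabla^2w+\Delta w\,g=w\big(du\otimes du+|du|^2g-\nabla^2u-\Delta u\,g\big)\ge\tfrac78w|du|^2g .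
\]
The quadratic term of $P$ is at least $-\eta^2w^2|du|^2g\ge-\frac18\eta w|du|^2g$. Thus $P\ge\frac34\eta w|du|^2g$. On the other hand
\[
\operatorname{tr}P=4\eta\Delta w-2\eta^2|dw|^2\le4\eta w|du|^2\big(1+\tfrac3{32}\big)\le\tfrac92\eta w|du|^2 .
\]
Since $\frac34>\frac18\cdot\frac92$ and $du\ne0$, the claim follows.
\end{proof}

The function $\psi_k(s)=e^{-k/(1-s)}$ for $s<1$, $\psi_k(s)=0$ for $s\ge1$, is smooth on $\mathbb R$, vanishes to infinite order at $s=1$ and has $\psi_k'<0$ on $(-\infty,1)$. So $w=\psi_k(\rho)$ switches off smoothly at the level $\rho=1$. The difficulty is at the other end. At an interior maximum of $w$ we have $dw=0$ and $\nabla^2w\le0$, hence $P\le0$. A compactly supported $w$ therefore costs something near its maximum, and we must place the maximum where we can pay: at an interior point with $R>0$ (Lemma~\ref{lem:cell}), or at a boundary point with $\mathrm{II}>0$ (Lemma~\ref{lem:seed}).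

\subsection*{Cells and gauges}
Let $B_1\subset\mathbb R^3$ be the open unit ball and $\mathbb H=\{x_3\ge0\}$. An \emph{interior cell} is a set $D=\Psi^{-1}(B_1)$, where $\Psi$ is a chart of $M^\circ$ whose image contains $\overline B_1$. A \emph{boundary cell} is a set $D=\Psi^{-1}(B_1\cap\mathbb H)$, where $\Psi$ is a boundary chart onto a relatively open subset of $\mathbb H$ that contains $\overline B_1\cap\mathbb H$, such that $\Psi_*\mathbf n$ is a positive multiple of $\partial_3$ along $\partial M$. Rescaled collar coordinates $(y^1,y^2,t)$ give such charts. Cells are open in $M$ with compact closure, and every point lies in cells of arbitrarily small diameter. The notion depends only on the conformal class of $g$, since the direction of $\mathbf n$ does.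

Given a point $v$ of the cell, we need a function $\rho$ that equals $1$ on the unit sphere, has level sets shrinking to $v$, has no critical point away from $v$, and decreases in the direction $\mathbf n$ on the flat face; by \eqref{eq:II} the last property makes $\mathrm{II}$ increase. The gauge of $B_1$ with respect to $v$ does all this (Figure~\ref{fig:cell}). For $v\in B_1$, $x\ne v$ and $z=x-v$, the function $\Phi(x,s)=|z+sv|^2-s^2$ is quadratic in $s$ with leading coefficient $|v|^2-1<0$ and $\Phi(x,0)>0$. It has exactly one positive root,
\[
\rho_v(x)=\frac{z\cdot v+\sqrt{(z\cdot v)^2+(1-|v|^2)|z|^2}}{1-|v|^2}.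
\]
This function is smooth for $x\neq v$. It is homogeneous of degree one in $z$, so $d\rho_v(z)=\rho_v>0$ and $d\rho_v\ne0$. For $s>0$ we have $\rho_v(x)\le s$ if and only if $\Phi(x,s)\le0$. Hence $\{v\}\cup\{\rho_v\le s\}$ is the closed ball of radius $s$ about $(1-s)v$, and $\{\rho_v<1\}=B_1\setminus\{v\}$. At $s=\rho_v(x)$ we have $\partial_s\Phi=2z\cdot v-2s(1-|v|^2)=-2\sqrt{(z\cdot v)^2+(1-|v|^2)|z|^2}<0$. If $v_3>0$, $x_3=0$ and $x\in B_1$, then $\partial_{x_3}\Phi=2(x_3-v_3+sv_3)=-2(1-s)v_3<0$. Therefore
\begin{equation}\label{eq:gauge}
\partial_3\rho_v=-\partial_{x_3}\Phi/\partial_s\Phi<0\quad\text{on }B_1\cap\{x_3=0\}\text{ if }v_3>0 .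
\end{equation}

\begin{figure}[ht]
\centering
\begin{tikzpicture}[scale=2.6]
\begin{scope}
\clip (-1.05,0) rectangle (1.05,1.05);
\fill[gray!30] (0.24,0.32) circle (0.2);
\draw (0.24,0.32) circle (0.2);
\draw (0.15,0.2) circle (0.5);
\draw (0.075,0.1) circle (0.75);
\draw[thick] (0,0) circle (1);
\end{scope}
\draw[thick] (-1.15,0) -- (1.15,0) node[right] {$x_3=0$};
\fill (0.3,0.4) circle (0.015) node[below left] {$v$};
\draw[->,thick] (-0.5,0) -- (-0.5,0.18) node[above] {$\partial_3$};
\end{tikzpicture}
\caption{A boundary cell, drawn in a plane through $v$, with level sets of the gauge $\rho_v$. The level $s$ is the sphere of radius $s$ about $(1-s)v$. For $s<1$ its center lies above the face $x_3=0$, so $\rho_v$ decreases in the inward direction $\partial_3$ along the face. The conformal factor is cut off in the shaded ball, where the scalar curvature is already positive.}\label{fig:cell}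
\end{figure}

\begin{lemma}[from a point to a cell]\label{lem:cell}
Let $\mathrm{Ric}\in\mathcal C_{\varepsilon'}(g)$ and $\mathrm{II}\in\mathcal C_{\lambda'}(g|_{\partial M})$ with $\varepsilon'\le\frac18$, $\lambda'<\frac12$. Let $D$ be a cell, $p\in D\cap M^\circ$ with $R(p)>0$, $0<\varepsilon''<\varepsilon'$ and $\zeta>0$. There is a smooth $f$ with $-\zeta\le f\le0$ and $f=0$ outside $D$ such that $\tilde g=e^{2f}g$ satisfies:
\begin{enumerate}
\item[(a)] $\widetilde{\mathrm{Ric}}\in\mathcal C_{\varepsilon''}(\tilde g)$, and $\tilde R>0$ on $D$ and wherever $R>0$;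
\item[(b)] $\widetilde{\mathrm{II}}\in\mathcal C_{\lambda'}(\tilde g|_{\partial M})$, and $\widetilde{\mathrm{II}}>0$ on $D\cap\partial M$ and wherever $\mathrm{II}>0$.
\end{enumerate}
\end{lemma}

\begin{proof}
Let $v=\Psi(p)$ and $\rho=\rho_v\circ\Psi$. The balls $\{v\}\cup\{\rho_v\le s\}$ shrink to $v$, so there is $r\in(0,\frac12)$ such that $N=\{p\}\cup\{\rho\le2r\}$ is a compact subset of $D\cap M^\circ$ on which $R>0$. Let $\chi\colon\mathbb R\to[0,1]$ be smooth with $\chi=0$ on $(-\infty,r]$ and $\chi=1$ on $[2r,\infty)$. Put $w=\chi(\rho)\psi_k(\rho)$ on the domain of $\Psi$ minus $p$, and $w=0$ elsewhere. Then $w$ vanishes near $p$ and outside $D$; since $\overline D$ is a compact subset of the domain of $\Psi$, the function $w$ is smooth on $M$. Let $f=-\eta w$ with $\eta\le\min\{\frac18,\zeta\}$. We check three regions.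

On $M\setminus D$ the function $w$ vanishes to infinite order, so $\mathrm{Ric}$ and $\mathrm{II}$ do not change there, and $\mathcal C_{\varepsilon'}\subset\mathcal C_{\varepsilon''}$.

The open set $D\setminus N$ lies in the compact set $\{x\in\overline D\setminus\{p\}:\rho(x)\ge2r\}$, on which $|d\rho|$ is bounded below and $|\nabla^2\rho|$ above. On $D\setminus N$ we have $w=\psi_k(\rho)$. Fix $k$ as in Lemma~\ref{lem:exp}. Then $P\in\mathcal C^\circ_{1/8}\subset\mathcal C^\circ_{\varepsilon'}$, so $\mathrm{Ric}+P\in\mathcal C^\circ_{\varepsilon'}\subset\mathcal C^\circ_{\varepsilon''}$ by Lemma~\ref{lem:cones}(b),(c).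

On $N$ we have $\mathrm{Ric}\in\mathcal C^\circ_{\varepsilon''}$ by Lemma~\ref{lem:cones}(b). With $k$ fixed, $P\to0$ uniformly on the compact set $N$ as $\eta\to0$, so $\mathrm{Ric}+P\in\mathcal C^\circ_{\varepsilon''}$ on $N$ for small $\eta$. This is the only place where the pinching constant is lowered. Part (a) follows, since forms in the open cone have positive trace.

If $D$ is a boundary cell, then $v_3>0$ and $D\cap\partial M$ is disjoint from $N$. By \eqref{eq:gauge}, $\partial_{\mathbf n}\rho<0$ there, so $\partial_{\mathbf n}w=\psi_k'(\rho)\partial_{\mathbf n}\rho>0$. In \eqref{eq:II} we add to $\mathrm{II}\in\mathcal C_{\lambda'}$ a positive multiple of $g|_{\partial M}\in\mathcal C^\circ_{\lambda'}$, so $\widetilde{\mathrm{II}}\in\mathcal C^\circ_{\lambda'}$ on $D\cap\partial M$. This proves (b).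
\end{proof}

Lemma~\ref{lem:cell} needs a point with $R>0$ to start from. If $g$ is flat, we create one by trading curvature of the boundary for curvature of the interior: we put the critical point of $\rho$ outside $M$.

\begin{lemma}[a seed at the boundary]\label{lem:seed}
Let $\mathrm{Ric}\in\mathcal C_\varepsilon(g)$ with $\varepsilon\le\frac18$, and let $p\in\partial M$ with $\mathrm{II}(p)>0$. There is a smooth compactly supported $f$ such that $\tilde g=e^{2f}g$ has $\widetilde{\mathrm{Ric}}\in\mathcal C_\varepsilon(\tilde g)$, $\tilde R>0$ near $p$, and $\widetilde{\mathrm{II}}>0$ wherever $\mathrm{II}>0$. If $\mathrm{II}\in\mathcal C_\lambda(g|_{\partial M})$ with $\lambda\le\frac14$, then $f$ can be chosen with $\widetilde{\mathrm{II}}\in\mathcal C_{\lambda/2}(\tilde g|_{\partial M})$.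
\end{lemma}

\begin{proof}
Take a boundary chart with $\Psi(p)=0$, image containing $\overline B_1\cap\mathbb H$, and $\mathrm{II}>0$ on $\Psi^{-1}(\overline B_1\cap\{x_3=0\})$. In the chart let $v=(0,0,-\frac14)$ and $\rho=4|x-v|^2$. The set $O=\{\rho<1\}\cap\mathbb H$ is a neighborhood of $p$ contained in $\{|x|<\frac34\}$, and $\rho$ has no critical point on the compact set $\overline O$, since $v\notin\mathbb H$. Let $w=\psi_k(\rho)$ on $O$ and $w=0$ elsewhere; this is smooth with support $\overline O$. For $k$ as in Lemma~\ref{lem:exp} and $\eta\le\frac18$ we have $P\in\mathcal C^\circ_{1/8}\subset\mathcal C_\varepsilon^\circ$ on $O$, so $\mathrm{Ric}+P\in\mathcal C^\circ_\varepsilon$ on $O$. Outside $O$, $w$ vanishes to infinite order and nothing changes. On the compact set $\overline O\cap\partial M$ the term $\eta\,\partial_{\mathbf n}w\,g$ in \eqref{eq:II} has the unfavorable sign at $p$, but it tends to zero uniformly with $\eta$. There $\mathrm{II}>0$ and, in the pinched case, $\mathrm{II}\in\mathcal C^\circ_{\lambda/2}$ by Lemma~\ref{lem:cones}(b). Both conditions are open, so they persist for small $\eta$.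 On the rest of $\partial M$ use $\mathcal C_\lambda\subset\mathcal C_{\lambda/2}$.
\end{proof}

We now pass positivity from cell to cell. Each step lowers the Ricci constant, so the losses are chosen summable.

\begin{proposition}\label{prop:conf}
Under the hypotheses of Proposition~\ref{prop:double} there is a bounded smooth function $f$ such that $\tilde g=e^{2f}g$ is complete, $\widetilde{\mathrm{Ric}}\in\mathcal C_{\varepsilon/2}(\tilde g)$, $\widetilde{\mathrm{II}}\in\mathcal C_{\lambda/2}(\tilde g|_{\partial M})$, $\tilde R>0$ on $M$ and $\widetilde{\mathrm{II}}>0$ on $\partial M$.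
\end{proposition}

\begin{proof}
If $R\equiv0$, there is $p$ with $\mathrm{II}(p)\ne0$. Then $H(p)>0$, because $\mathrm{II}\ge0$, so $\mathrm{II}(p)\ge\lambda H(p)g>0$, and we replace $g$ by the metric of Lemma~\ref{lem:seed}. In either case we obtain a complete metric $g^{(0)}$, equal to $g$ times a conformal factor that is $1$ outside a compact set, with $\mathrm{Ric}\in\mathcal C_\varepsilon$, $\mathrm{II}\in\mathcal C_{\lambda/2}$, and $R(p_1)>0$ at some $p_1\in M^\circ$.

Let $d$ be the $g^{(0)}$-distance from $p_1$. For each integer $n\ge0$ cover the compact set $\{n\le d\le n+1\}$ by finitely many cells of diameter at most $1$ that meet it. These cells have closures in $\{n-1\le d\le n+2\}$, so every bounded set meets only finitely many closed cells. Form a graph whose vertices are the cells, two being adjacent if they intersect. Every vertex has finite degree. The graph is connected, for otherwise the union of the cells in one component and the union of the remaining cells would be disjoint nonempty open sets covering $M$. Choose $D_1\ni p_1$ and list the cells $D_1,D_2,\dots$ by nondecreasing graph distance from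 $D_1$. There are finitely many cells at each distance, so all are listed, and each $D_j$ with $j\ge2$ meets some $D_i$ with $i<j$.

Put $\varepsilon_j=\varepsilon(\frac12+2^{-j-1})$, so $\varepsilon_0=\varepsilon$ and $\varepsilon_j\downarrow\varepsilon/2$. We construct $g^{(j)}=e^{2f_j}g^{(j-1)}$ with $\mathrm{Ric}\in\mathcal C_{\varepsilon_j}$, $\mathrm{II}\in\mathcal C_{\lambda/2}$, $R>0$ on $D_1\cup\dots\cup D_j$ and $\mathrm{II}>0$ on the part of $\partial M$ in this union. Apply Lemma~\ref{lem:cell} to $g^{(j-1)}$ with $\varepsilon'=\varepsilon_{j-1}$, $\varepsilon''=\varepsilon_j$, $\zeta=2^{-j}$, the set $D_j$, which is still a cell since the conformal class is unchanged, and a point $p_j$. For $j\ge2$ take $p_j\in D_i\cap D_j\cap M^\circ$ with $i<j$; this set is nonempty since $D_i\cap D_j$ is nonempty and open, and the scalar curvature of $g^{(j-1)}$ is positive on $D_i$.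

Every point has a neighborhood that meets only finitely many $\overline D_j$, and on it $g^{(j)}$ is independent of $j$ for large $j$. So $\tilde g=e^{2\sum f_j}g^{(0)}$ is smooth and has both pinching properties. Since the cells cover $M$, we get $\tilde R>0$ on $M$ and $\widetilde{\mathrm{II}}>0$ on $\partial M$. Finally $\sum|f_j|\le1$, so $\tilde g$ is complete by \eqref{eq:complete}.
\end{proof}

\section{Bending the boundary}\label{sec:bend}

We now carry out the construction of Example~\ref{ex:cap} in general. Since $\tau$ need not be bounded below and no curvature bounds are available, we work over one compact piece of $\partial M$ at a time, adding $2\theta(t)\chi(y)b(y)$ to the metric, where $\chi\ge0$ is a cutoff and $b$ is the form to be removed from $\mathrm{II}$. The cutoff creates a new difficulty. By \eqref{eq:ric} the gain is $-\theta''\chi$ times a pinched tensor, while the argument $\partial_yg_t'$ of $Q$ changes by a term of size $|\theta'|\,|d\chi|$. Near the edge of the support $\chi$ is small compared with $|d\chi|$. We take $\chi=\sigma^2$. Then gain and error have sizes $\sigma^2/\kappa$ and $|\sigma|$,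 and completing the square shows that the net loss is $O(\kappa)$.

Fix a collar $U$. Tensors on $\partial M$ are pulled back to $U$ by $(y,t)\mapsto y$.

\begin{lemma}\label{lem:bend}
Let $0<c<\frac14$. Let $g$ be an adapted metric on $M$ with $\mathrm{Ric}\in\mathcal C^\circ_c(g)$, let $b$ be a symmetric $2$-tensor on $\partial M$ with $b\in\mathcal C^\circ_{2c}(g_0)$, and let $\sigma\in C_c^\infty(\partial M)$, $K=\operatorname{supp}\sigma$. For all sufficiently small $\tau_0>0$ and every $\zeta>0$ there is $\theta\in C_c^\infty([0,\tau_0))$ such that
\[
\tilde g=g+2\theta(t)\sigma(y)^2b(y),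
\]
extended by $g$ outside $K\times[0,\tau_0]$, is an adapted metric with $(1-\zeta)g\le\tilde g\le(1+\zeta)g$, $\widetilde{\mathrm{Ric}}\in\mathcal C^\circ_c(\tilde g)$, $\tilde g_0=g_0$ and $\widetilde{\mathrm{II}}=\mathrm{II}-\sigma^2b$.
\end{lemma}

Nothing is assumed about the second fundamental form of $g$; this allows the lemma to be iterated with one fixed $b$.

\begin{proof}
\emph{Choice of $\tau_0$.} We have $b-2c(\operatorname{tr}_{g_0}b)g_0>0$ and $\operatorname{tr}_{g_0}b>0$ on the compact set $K$. Hence there are $\nu,r>0$ such that every symmetric form $\gamma$ on $T_y\partial M$, $y\in K$, with $|\gamma-g_0|_{g_0}\le2r$ is positive definite and satisfies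
\begin{equation}\label{eq:b}
b-2c(\operatorname{tr}_\gamma b)\gamma\ge2\nu\gamma,\qquad(1-2c)\operatorname{tr}_\gamma b\ge2\nu .
\end{equation}
Let $\tau_0<\min_K\tau$ be so small that $|g_t-g_0|_{g_0}\le r$ on $Z=K\times[0,\tau_0]$. Fix such a $\tau_0$ and let $\theta$ be given by Lemma~\ref{lem:theta}, with $\kappa$ to be chosen. Cover $K$ by finitely many compact sets, each inside a coordinate chart. Below, norms are taken with respect to $g$, and $C$ denotes constants that do not depend on $\kappa$ and may change from line to line. The added term has compact support in $U$, so $\tilde g$ is smooth, and $|\tilde g-g|\le C\kappa$. For small $\kappa$, $\tilde g$ is an adapted metric with $(1-\zeta)g\le\tilde g\le(1+\zeta)g$ and $\tilde g\ge\frac12g$, and \eqref{eq:b} holds with $\gamma=\tilde g_t$ on $Z$. From $\theta(0)=0$ and $\theta'(0)=1$ we get $\tilde g_0=g_0$ and $\widetilde{\mathrm{II}}=-\frac12\tilde g_t'|_{t=0}=\mathrm{II}-\sigma^2b$.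

\emph{Curvature.} Since $\tilde g_t''=g_t''+2\theta''\sigma^2b$, formula \eqref{eq:ric} gives
\begin{gather*}
\widetilde{\mathrm{Ric}}=\mathrm{Ric}-\theta''\sigma^2\,T+E,\qquad T=b+(\operatorname{tr}_{\tilde g_t}b)\,dt^2,\\
E=-\tfrac12\big(\operatorname{tr}_{\tilde g_t}g_t''-\operatorname{tr}_{g_t}g_t''\big)dt^2+Q[\tilde g]-Q[g].
\end{gather*}
The first term of $E$ is at most $C\kappa$. The five arguments of $Q$ change by
\[
2\theta\sigma^2b,\qquad2\theta\,\partial_y(\sigma^2b),\qquad2\theta\,\partial^2_y(\sigma^2b),\qquad2\theta'\sigma^2b,\qquad2\theta'\big(2\sigma\,\partial_y\sigma\,b+\sigma^2\partial_yb\big).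
\]
The first three are at most $C\kappa$, the last two at most $C|\theta'||\sigma|$. As $|\theta'|\le1$, for small $\kappa$ the arguments of $Q[g]$ and $Q[\tilde g]$ over $Z$ lie in a compact subset of the domain of $Q$ that does not depend on $\kappa$. The domain is convex, so it contains the convex hull of this set, which is compact and on which $Q$ is Lipschitz. Therefore
\[
|E|\le C\big(\kappa+|\theta'||\sigma|\big)\quad\text{on }Z .
\]

\emph{Pinching.} Let $\mathcal L(A)=A-c(\operatorname{tr}_{\tilde g}A)\tilde g$, so that $|\mathcal L(A)|\le C|A|$. We must show $\mathcal L(\widetilde{\mathrm{Ric}})>0$ on $Z$. By compactness there is $\mu>0$ with $\mathrm{Ric}-cRg\ge\mu g$ on $Z$, and $|\tilde g-g|\le C\kappa$ gives $\mathcal L(\mathrm{Ric})\ge(\mu-C\kappa)g$. As in \eqref{eq:crease}, $\operatorname{tr}_{\tilde g}T=2\operatorname{tr}_{\tilde g_t}b$, and \eqref{eq:b} gives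
\[
\mathcal L(T)=\big(b-2c(\operatorname{tr}_{\tilde g_t}b)\tilde g_t\big)+(1-2c)(\operatorname{tr}_{\tilde g_t}b)\,dt^2\ge2\nu\tilde g\ge\nu g .
\]
Also $|\mathcal L(T)|\le C$. Write $-\theta''=(\theta'')^--(\theta'')^+$ with $0\le(\theta'')^+\le\kappa$. Then
\[
\mathcal L(\widetilde{\mathrm{Ric}})\ge\big[\mu-C\kappa+\nu(\theta'')^-\sigma^2-C|\theta'||\sigma|\big]g .
\]
Where $|\theta'|\le\kappa$, the last term is at most $C\kappa$. Elsewhere $\theta'>\kappa$ by \eqref{eq:theta}, so $(\theta'')^-\ge1/\kappa$, and with $|\theta'|\le1$
\[
\frac\nu\kappa\sigma^2-C|\sigma|=\frac\nu\kappa\Big(|\sigma|-\frac{C\kappa}{2\nu}\Big)^2-\frac{C^2\kappa}{4\nu}\ge-\frac{C^2\kappa}{4\nu}.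
\]
In both cases the bracket is at least $\mu-C\kappa$, which is positive for small $\kappa$. Outside $Z$ the metric is unchanged.
\end{proof}

\begin{proposition}\label{prop:bend}
Under the hypotheses of Proposition~\ref{prop:double}, let $0<c<\min\{\varepsilon/2,\lambda/4\}$. There are a collar $U$ and a complete adapted metric $\hat g$ on $M$, smooth up to the boundary, with $\mathrm{Ric}_{\hat g}\in\mathcal C^\circ_c(\hat g)$ and $\partial_t\hat g_t|_{t=0}=0$.
\end{proposition}

\begin{proof}
Let $g$ now denote the metric of Proposition~\ref{prop:conf}, $U$ its collar and $b$ its second fundamental form. Since $R>0$ and $b>0$, Lemma~\ref{lem:cones}(b) gives $\mathrm{Ric}\in\mathcal C^\circ_c(g)$ and $b\in\mathcal C^\circ_{2c}(g_0)$. Let $\{\omega_i\}_{i\ge1}$ be a partition of unity on $\partial M$ with compact, locally finite supports $K_i$, and put $\sigma_i=\omega_i/(\sum_j\omega_j^2)^{1/2}$, so that $\sum\sigma_i^2=1$. Let $g^{(0)}=g$, and obtain $g^{(i)}$ from $g^{(i-1)}$ by Lemma~\ref{lem:bend} with the same $b$, with $\sigma=\sigma_i$, $\zeta=2^{-i-1}$ and some $\tau_{0,i}\le1$. The hypotheses of the lemma persist,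 because $g_0$ does not change.

The $i$th change is supported in $Z_i=K_i\times[0,\tau_{0,i}]$, whose points are at $g$-distance at most $1$ from $K_i$. If a bounded set $A$ meets $Z_i$, then $K_i$ meets the closed $1$-neighborhood of $A$, which is compact; this happens for finitely many $i$ only. So near each point $g^{(i)}$ is eventually independent of $i$, and the limit $\hat g$ is smooth, adapted, and has $\mathrm{Ric}_{\hat g}\in\mathcal C_c^\circ(\hat g)$. Its second fundamental form is $b-\sum\sigma_i^2b=0$. Finally $\hat g\ge\prod_i(1-2^{-i-1})g\ge(1-\sum_i2^{-i-1})g=\frac12g$, so $\hat g$ is complete by \eqref{eq:complete}.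
\end{proof}

\section{Smoothing the double}\label{sec:smooth}

With totally geodesic boundary the crease disappears, but the doubled metric is in general only $C^2$, since third $t$-derivatives may jump. This is enough: the Ricci tensor is a continuous function of the $2$-jet of the metric, and strict pinching is an open condition on that jet.

\begin{lemma}\label{lem:C2}
Let $\hat g$ be a complete adapted metric on $M$ with $\partial_t\hat g_t|_{t=0}=0$, and let $G$ be the metric on $DM$ equal to $\hat g$ on both copies. Then $G$ is $C^2$ and complete, and along $\partial M$ its $2$-jet is that of $\hat g$ on $M_+$.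
\end{lemma}

\begin{proof}
Near $\partial M$ each component of $G=dt^2+\hat g_{|t|}$ has the form $u(y,|t|)$ with $u$ smooth for $t\ge0$ and $\partial_tu(y,0)=0$. For $t\ne0$ its derivatives of order at most two are $(\partial_y^ju)(y,|t|)$, $(\partial_t^2u)(y,|t|)$ and $\operatorname{sgn}(t)(\partial_y^j\partial_tu)(y,|t|)$ with $j\le1$ in the last case. All extend continuously across $t=0$, the last because $\partial_y^j\partial_tu(y,0)=0$. So $G$ is $C^2$, with the stated jet.

The folding map does not increase distances. Indeed, a piecewise $C^1$ curve folds to a Lipschitz curve with the same speed almost everywhere: off $\partial M$ the map is a local isometry, and in the collar $s\mapsto|t(s)|$ has derivative $\pm t'(s)$ wherever it is differentiable. The preimage of a compact set is a union of two compact sets. A closed bounded set $A\subset DM$ lies in the preimage of the compact set $\overline{\mathrm{pr}(A)}$ and is therefore compact.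
\end{proof}

\begin{lemma}\label{lem:smooth}
Let $G$ be a $C^2$ metric on a smooth $3$-manifold $N$ without boundary, with $\mathrm{Ric}_G\in\mathcal C^\circ_c(G)$. There is a smooth metric $G'\ge\frac12G$ with $\mathrm{Ric}_{G'}\in\mathcal C_c^\circ(G')$.
\end{lemma}

\begin{proof}
The margin in the strict inequality may decay at infinity, so the approximation must be controlled chart by chart. Take a locally finite atlas of relatively compact charts $V_i$, a subordinate partition of unity $\{\chi_i\}$, and compact sets $Y_i\subset V_i$ that contain $\operatorname{supp}\chi_i$ in their interior. The $Y_i$ cover $N$, and $Y_i$ meets only finitely many $Y_j$, say $n_i$ of them. Let $\|\cdot\|_i$ be the $C^2$ norm over $Y_i$ in the $i$th chart. The conditions $G'>\frac12G$ and $\mathrm{Ric}_{G'}\in\mathcal C^\circ_c(G')$ are open conditions on the point and the $2$-jet of $G'$, and $G$ satisfies them. By compactness of $Y_i$ there is $\delta_i>0$ such that every symmetric $C^2$ tensor $G'$ with $\|G'-G\|_i<\delta_i$ satisfies both on $Y_i$.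

Mollify the components of $\chi_jG$ in the $j$th chart, with a parameter so small that the result is supported in $Y_j$, and let $E_j$ be the result minus $\chi_jG$. Then $E_j$ is symmetric, $\operatorname{supp}E_j\subset Y_j$, and $\|E_j\|_j\to0$ as the parameter tends to $0$, because $\chi_jG$ is $C^2$ with compact support. The transition maps have bounded derivatives up to order three on the compact set $Y_i\cap Y_j$, so $\|E_j\|_i\le C_{ij}\|E_j\|_j$ with $C_{ij}$ independent of the parameter; and $\|E_j\|_i=0$ if $Y_i\cap Y_j=\emptyset$. For each $j$ choose the parameter so that $C_{ij}\|E_j\|_j<\delta_i/(2n_i)$ for the finitely many $i$ with $Y_i\cap Y_j\ne\emptyset$. Then $G'=G+\sum_jE_j=\sum_j(\chi_jG+E_j)$ is a locally finite sum of smooth tensors, and $\|G'-G\|_i\le\delta_i/2$ for all $i$.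
\end{proof}

\begin{proof}[Proof of Proposition~\ref{prop:double}]
Let $\hat g$ and $c$ be as in Proposition~\ref{prop:bend}, and let $G$ be the double of $\hat g$. By Lemma~\ref{lem:C2}, $G$ is $C^2$ and complete, and $\mathrm{Ric}_G\in\mathcal C_c^\circ(G)$ everywhere, including along $\partial M$. The metric $G'$ of Lemma~\ref{lem:smooth} is complete by \eqref{eq:complete}, whose proof applies to continuous metrics whose closed bounded sets are compact. It satisfies $\mathrm{Ric}_{G'}>cR_{G'}G'$, and $R_{G'}>0$ by Lemma~\ref{lem:cones}(a).
\end{proof}

This completes the proof of Theorem~\ref{thm:A}.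

\section{The ball and the flat products}\label{sec:class}

We prove Theorem~\ref{thm:B}. Besides Theorem~\ref{thm:A} and Proposition~\ref{prop:double} we use the following.

\begin{theorem}[Hamilton \cite{Ham}]\label{thm:Ham}
A closed connected $3$-manifold that carries a metric with $\mathrm{Ric}>0$ is diffeomorphic to a spherical space form, that is, to $S^3/\Gamma$ for a finite group $\Gamma\subset O(4)$ acting freely.
\end{theorem}

A $3$-manifold is \emph{irreducible} if every embedded $2$-sphere bounds an embedded ball. The sphere $S^3$ is irreducible by Alexander's theorem, and a $3$-manifold with an irreducible covering space is irreducible \cite[Proposition~1.6]{Hat}.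

\subsection*{The case $R\not\equiv0$ or $\mathrm{II}\not\equiv0$}
By Theorem~\ref{thm:A}, $M$ is compact. By Proposition~\ref{prop:double} and Theorem~\ref{thm:Ham}, $DM\cong S^3/\Gamma$. So $DM$ is irreducible and has finite fundamental group. It is orientable: an element of $O(4)$ of determinant $-1$ has the eigenvalue $-1$ with odd multiplicity, its nonreal eigenvalues come in pairs, so it has the eigenvalue $1$ and fixes a point of $S^3$. Hence $M$ and $\partial M$ are orientable.

Take homology with rational coefficients. We have $H_1(DM)=0$, and $H_2(DM)\cong H^1(DM)=0$ by Poincar\'e duality. Folding is a retraction onto $M_+$, so $H_1(M)$ injects into $H_1(DM)$ and vanishes. The Mayer--Vietoris sequence of $DM=M_+\cup M_-$ contains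
\begin{gather*}
0=H_2(DM)\to H_1(\partial M)\to H_1(M)\oplus H_1(M)=0,\\
0=H_1(DM)\to\tilde H_0(\partial M)\to\tilde H_0(M)\oplus\tilde H_0(M)=0 .
\end{gather*}
Thus $\partial M$ is a connected closed orientable surface with $H_1=0$, that is, a $2$-sphere. By irreducibility it bounds a ball $B\subset DM$. The interior of $B$ is nonempty, connected, open and closed in $DM\setminus\partial M=M_+^\circ\sqcup M_-^\circ$, so it is one of these two components. Taking closures, $B$ is a copy of $M$, and (1) holds.

\subsection*{The case $R\equiv0$ and $\mathrm{II}\equiv0$}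
As in the proof of Theorem~\ref{thm:A}, $g$ is flat. In the collar, Lemma~\ref{lem:collar} gives $W=0$, that is, $h'=-hS$. For given $S$ this is a linear ordinary differential equation for $h$ along each normal geodesic, and $h|_{t=0}=0$, so $h\equiv0$ and $g=dt^2+g_0$ on $U$. Hence the doubled metric is smooth and flat, it is complete by Lemma~\ref{lem:C2}, and $\partial M$ is totally geodesic in $DM$. The universal cover of a complete flat $3$-manifold is Euclidean space; let $\pi\colon\mathbb R^3\to DM$ be the covering.

The set $\Sigma=\pi^{-1}(\partial M)$ is a nonempty, closed, embedded, totally geodesic surface. Its components are closed in $\mathbb R^3$ and form a locally finite family. A connected totally geodesic surface in $\mathbb R^3$ is an open subset of a plane, so each component is a whole plane. Disjoint planes are parallel. So $\Sigma=\mathbb R^2\times J$ in suitable coordinates, with $J\subset\mathbb R$ nonempty, closed and discrete, and $\Sigma$ cuts $\mathbb R^3$ into open slabs and half-spaces. Each of them is mapped into $M_+^\circ$ or into $M^\circ_-$, and the two sides of a plane in $\Sigma$ are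 mapped into different copies. Hence a component $\Omega$ of $\pi^{-1}(M_+)$ is a closed half-space $\mathbb R^2\times[0,\infty)$ or a closed slab $\mathbb R^2\times[0,L]$. It is simply connected and covers $M_+$, so $M=\Omega/\Gamma$, where $\Gamma$ acts freely and properly discontinuously by isometries. An isometry of $\Omega$ is the restriction of a Euclidean isometry that preserves $\partial\Omega$.

If $\Omega$ is a half-space, its isometries have the form $A\times\mathrm{id}$ with $A$ an isometry of $\mathbb R^2$. Restricting to $\partial\Omega$, we see that $\Gamma$ acts freely and properly discontinuously on $\mathbb R^2$. So $F=\mathbb R^2/\Gamma$ is a complete connected flat surface and $M=F\times[0,\infty)$.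

If $\Omega$ is a slab, its isometries have the form $A\times\mathrm{id}$ or $A\times(s\mapsto L-s)$. The elements of the first kind form a subgroup $\Gamma_0$ of index at most two, and $\Omega/\Gamma_0=F\times[0,L]$ with $F=\mathbb R^2/\Gamma_0$. If $\Gamma=\Gamma_0$ we are done. Otherwise let $\gamma=A\times(s\mapsto L-s)\in\Gamma$. Since $\Gamma_0$ is normal, $A$ descends to an isometry $\iota$ of $F$, and $\iota^2=\mathrm{id}$ because $\gamma^2\in\Gamma_0$. If $\iota$ fixed the class of $x\in\mathbb R^2$, then $Ax=A_0x$ for some $\gamma_0=A_0\times\mathrm{id}\in\Gamma_0$, and $\gamma_0^{-1}\gamma\ne1$ would fix $(x,L/2)$. So $\iota$ has no fixed point, and $M$ is the quotient in (2).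

\subsection*{Exclusivity and the converse}
We have shown that (1) or (2) holds, and that a manifold satisfying (P) that is flat with totally geodesic boundary has one of the listed forms. Its universal cover $\Omega$ is noncompact, while $\overline B{}^3$ is compact and simply connected, so (1) and (2) exclude each other. The manifolds listed in (2) are connected and complete with nonempty boundary (the involution $(x,s)\mapsto(\iota x,L-s)$ is a free isometry), and they have $\mathrm{Ric}=0$ and $\mathrm{II}=0$; so they satisfy (P). The Euclidean ball and the round hemisphere are metrics on $\overline B{}^3$ that satisfy (P). This proves Theorem~\ref{thm:B}. \qed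

\section{The role of the hypotheses}\label{sec:ex}

Both examples come from paraboloids. The graph of $|x|^2$ over $\mathbb R^n$ has, at $|x|=r$ and with respect to the upward normal, the principal curvature $k_1=2(1+4r^2)^{-3/2}$ in the radial direction, which is the curvature of the parabola, and $k_2=2(1+4r^2)^{-1/2}$ in the $n-1$ directions of rotation. Both are positive, and $k_1/k_2=(1+4r^2)^{-1}\to0$.

\begin{proof}[Proof of Proposition~\ref{prop:C}]
(a) Let $M=\{x_3\ge x_1^2+x_2^2\}\subset\mathbb R^3$ with the Euclidean metric $g$. It is closed and convex, so its intrinsic distance is the Euclidean one, and it is complete, connected and noncompact. Its boundary has $\mathrm{II}>0$, and $\mathrm{Ric}=0\in\mathcal C_{1/8}(g)$. Apply the first part of Lemma~\ref{lem:seed} at the origin with $\varepsilon=\frac18$. The metric $\tilde g=e^{2f}g$ is complete by \eqref{eq:complete}, since $f$ has compact support. It satisfies $\widetilde{\mathrm{Ric}}\ge\frac18\tilde R\tilde g\ge0$ and $\widetilde{\mathrm{II}}>0$, and it is not flat because $\tilde R>0$ near the origin.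

(b) Let $M$ be the part $\{x_1\ge0\}$ of the hypersurface $\{x_4=x_1^2+x_2^2+x_3^2\}\subset\mathbb R^4$ with the induced metric. It is connected and noncompact. It is closed in $\mathbb R^4$ and its intrinsic distance is at least the Euclidean one, so closed bounded sets are compact. Its second fundamental form in $\mathbb R^4$ is definite, so the Gauss equation gives positive sectional curvature. The boundary is the fixed set of the isometry $x_1\mapsto-x_1$ of the hypersurface, hence totally geodesic; in particular $M$ is $\mathrm{II}$-pinched.
\end{proof}

The examples show where the proof uses the two constants. Theorem~\ref{thm:LT} needs one $c>0$ that works on the whole double, and we took $c<\min\{\varepsilon/2,\lambda/4\}$. The bound by $\varepsilon$ keeps the Ricci tensor of $M$ in $\mathcal C^\circ_c$. The bound by $\lambda$ enters through \eqref{eq:b} and keeps the crease tensor $T$ in $\mathcal C_c^\circ$. In (a) the metric is Euclidean outside a compact set and $k_1/H\to0$, so by \eqref{eq:crease} the crease is not $c$-pinched for any $c>0$. In (b) there is no crease, but the radial Ricci curvature is $2k_1k_2$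 while $R=4k_1k_2+2k_2^2$, and their ratio tends to $0$. The pinching of $\mathrm{II}$ is used once more, in Proposition~\ref{prop:conf}, to pass from $\mathrm{II}(p)\neq0$ to $\mathrm{II}(p)>0$; the solid cylinder is flat and noncompact with $\mathrm{II}\ne0$.

Completeness gives the locally finite families in Propositions~\ref{prop:conf} and~\ref{prop:bend} and is inherited by $G'$; a hemisphere with an interior point removed is neither compact nor flat. Connectedness lets positivity travel from one cell to all others; the disjoint union of a hemisphere and a half-space is neither compact nor flat.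

\begin{thebibliography}{9}

\bibitem{Ham} R. Hamilton, J. Differential Geom. 17 (1982).

\bibitem{Hat} Hatcher, \emph{Notes on Basic 3-Manifold Topology}.

\bibitem{LT} M.-C. Lee, P. M. Topping, \emph{Three-manifolds with non-negatively pinched Ricci curvature}, J. Differential Geom.

\bibitem{XZ} Chao Xia, Jincong Zheng, \emph{Ricci-pinched 3-Manifolds with second-fundamental-form-pinched Boundary}, arXiv:2609.23261 (2026).

\end{thebibliography}
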